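\title{Spanning forests with $s$ components versus spanning trees: the complete graph is extremal}

\begin{abstract}
Let $T(G)$ be the number of spanning trees of a graph $G$ and $F_s(G)$ the number of its spanning forests with $s$ components. We prove that every simple connected graph $G$ with $n$ vertices and $m$ edges satisfies
$F_s(G)/T(G)\ge \bigl(\binom n2/m\bigr)\,F_s(K_n)/T(K_n)$ for $2\le s\le n$, with equality only for $G=K_n$. In particular, $K_n$ is the unique minimizer of $F_s/T$; a weighted version follows. The proof combines an identity for two-component forests in terms of effective resistances, a recursion in $s$ that is exact for $K_n$, and a counting argument for forests with few edges.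
\end{abstract}

\section{The problem and the results}\label{sec:intro}

An \emph{$s$-forest} of a graph $G$ is a spanning acyclic subgraph with exactly $s$ components; if $G$ has $n$ vertices, it has $n-s$ edges. Let $F_s(G)$ be the number of $s$-forests, and let $T(G)=F_1(G)$ be the number of spanning trees. The following problem comes from the paper of Bencs and Csikv\'ari \cite{BC}.

\begin{quote}
Let $G$ be a simple connected graph on $n$ vertices and let $2\le s\le n$. Is it true that
\[
\frac{F_s(G)}{T(G)}\ \ge\ \frac{F_s(K_n)}{T(K_n)},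
\]
with equality if and only if $G$ is the complete graph $K_n$?
\end{quote}

The case $s=2$ is known; we do not use it, and the proof below includes it. Throughout, $n\ge2$ and $N=\binom n2$.

To see why one expects a positive answer, write $G=K_n-H$ for a set $H$ of edges and rearrange the inequality as $F_s(G)/F_s(K_n)\ge T(G)/T(K_n)$. The left side is the probability that a uniform random $s$-forest of $K_n$ avoids $H$, and the right side is the same probability for a uniform random spanning tree. The forest has $n-s$ edges and the tree has $n-1$, so the forest should avoid $H$ more easily. For $s=n$ the forest is empty and avoids $H$ surely. For $H=\{e\}$ and $n\ge3$, symmetry shows that the forest contains $e$ with probability $(n-s)/N$, so $F_s/T$ is larger for $K_n-e$ than for $K_n$ by the factor $(N-n+s)/(N-n+1)$. One can also guess the size of the gain. If each edge of $K_n$ is kept independently with probability $p$, the expected number of $s$-forests is $p^{\,n-s}F_s(K_n)$, and the ratio of the expectations exceeds $F_s(K_n)/T(K_n)$ by the factor $p^{-(s-1)}\ge p^{-1}$.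 For a graph with $m$ edges the edge density is $p=m/N$, which suggests a gain of at least $N/m$. This gain is always present.

\begin{theorem}\label{thm:main}
Let $G$ be a simple connected graph with $n$ vertices and $m$ edges. For $2\le s\le n$,
\[
\frac{F_s(G)}{T(G)}\ \ge\ \frac Nm\cdot\frac{F_s(K_n)}{T(K_n)},
\]
with equality if and only if $G=K_n$.
\end{theorem}

Since $N/m\ge1$, with equality only for $K_n$, Theorem~\ref{thm:main} answers the question positively, including the case of equality. For $s=2$ and $G=K_n-e$ the true gain is $1+\frac1{N-n+1}$, while $N/m=1+\frac1{N-1}$, so here the factor $N/m$ is close to the truth.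

For weights $w=(w_e)$ on the edges of $K_n$ put $F_s(w)=\sum_F\prod_{e\in F}w_e$, the sum over all $s$-forests $F$ of $K_n$, and $T(w)=F_1(w)$.

\begin{theorem}\label{thm:weighted}
Let $w\in[0,1]^{E(K_n)}$ and $2\le s\le n$. Then
\[
\frac{F_s(w)}{F_s(K_n)}\ \ge\ \frac{T(w)}{T(K_n)},
\]
and if $T(w)>0$, equality holds if and only if $w\equiv1$.
\end{theorem}

With $w=1-\mathbf 1_H$ this is the probabilistic statement above for every edge set $H$. The condition $T(w)>0$ excludes cases such as $w\equiv0$, $s<n$, where both sides vanish. Simplicity of $G$, or $w\le1$, cannot be dropped: for two vertices joined by $k\ge2$ parallel edges, $F_2/T=1/k<1=F_2(K_2)/T(K_2)$.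

The first proof one would try adds the missing edges one at a time and shows that $F_s/T$ drops at each step. This fails.

\begin{example}\label{ex:theta}
Let $G$ consist of three internally disjoint paths of length $4$ from $u$ to $v$; it has $11$ vertices and $12$ edges. A spanning tree omits one edge from each of two paths, so $T=3\cdot4^2=48$. A 2-forest omits three edges and leaves at most one path intact: it omits one edge from each path, or two from one path and one from another, so $F_2=4^3+6\binom42 4=208$. Now add the edge $uv$. Forests through $uv$ correspond to forests of the graph obtained by identifying $u$ and $v$, which is three 4-cycles with a common vertex; it has $4^3=64$ spanning trees and $3\binom42 4^2=288$ 2-forests. The ratio $F_2/T$ rises from $208/48=13/3$ to $496/112=31/7$.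
\end{example}

The proof instead moves in the direction of $s$. Section~\ref{sec:idea} introduces the weighted forest counts that make this possible and runs the argument on four vertices. Sections \ref{sec:resistance} and~\ref{sec:two} prove the basic inequalities for 2-forests. Section~\ref{sec:recursion} derives a recursion from $s$ to $s+1$ that settles $s\le\lfloor n/2\rfloor+1$, Section~\ref{sec:few} treats the remaining $s$ by counting, and Section~\ref{sec:weighted} deduces Theorem~\ref{thm:weighted}.

\section{Weighting forests by component sizes}\label{sec:idea}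

Deleting one of the $n-1$ edges of a spanning tree leaves a 2-forest. Conversely, a 2-forest with components of sizes $a$ and $b$ is completed to a tree by any edge of $G$ between the components, and there are at most $ab$ such edges, exactly $ab$ in $K_n$. Hence $\sum ab\ge(n-1)T(G)$, the sum over all 2-forests, with equality for $K_n$. This bounds a weighted count rather than $F_2$, and the weight $ab$ is small on unbalanced forests. We need a second count, whose weight is large on unbalanced forests and which is again extremal for $K_n$. Since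
\[
n^2=(a+b)^2=(a^2-ab+b^2)+3ab,
\]
a lower bound for $\sum(a^2-ab+b^2)$ completes the bound for $\sum ab$ to a bound for $n^2F_2$. The reason for this particular quadratic form will appear in Proposition~\ref{prop:Q}.

For more components we apply both weights to every pair of components. Summing over the $s$-forests $F$ of $G$, with component sizes $c_1,\dots,c_s$, put
\[
P_s=\sum_F\sum_i c_i^2,\qquad D_s=\sum_F\sum_{i<j}c_ic_j,\qquad Q_s=\sum_F\sum_{i<j}\bigl(c_i^2-c_ic_j+c_j^2\bigr).
\]
In a forest with $s+1$ components, $\sum_{i<j}(c_i^2+c_j^2)=s\sum_ic_i^2$ and $n^2=\sum_ic_i^2+2\sum_{i<j}c_ic_j$. Therefore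
\begin{equation}\label{eq:split}
sP_{s+1}=Q_{s+1}+D_{s+1},\qquad sn^2F_{s+1}=Q_{s+1}+(2s+1)D_{s+1},
\end{equation}
and lower bounds for $D_{s+1}$ and $Q_{s+1}$ give lower bounds for $F_{s+1}$ and $P_{s+1}$.

\begin{example}\label{ex:four}
The case $n=4$ is the smallest in which 2-forests have two shapes. A 2-forest is a pair of edges: a path, with sizes $(3,1)$, $ab=3$, $a^2-ab+b^2=7$, or a matching, with sizes $(2,2)$ and both weights equal to $4$. The number of paths is $p=\sum_x\binom{\deg x}2$ and the number of matchings is $t=\binom m2-p$, so $D_2=3p+4t$ and $Q_2=7p+4t$. For the six connected graphs on four vertices: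
\begin{center}
\begin{tabular}{lcccc|cc|cc}
$G$ & $m$ & $T$ & $p$ & $t$ & $D_2$ & $\frac6m\cdot3T$ & $Q_2$ & $\frac6m\cdot6T$\\ \hline
star & 3 & 1 & 3 & 0 & 9 & 6 & 21 & 12\\
path & 3 & 1 & 2 & 1 & 10 & 6 & 18 & 12\\
triangle with pendant edge & 4 & 3 & 5 & 1 & 19 & 13.5 & 39 & 27\\
$C_4$ & 4 & 4 & 4 & 2 & 20 & 18 & 36 & 36\\
$K_4-e$ & 5 & 8 & 8 & 2 & 32 & 28.8 & 64 & 57.6\\
$K_4$ & 6 & 16 & 12 & 3 & 48 & 48 & 96 & 96
\end{tabular}
\end{center}
So $D_2\ge\frac6m\cdot3T$ and $Q_2\ge\frac6m\cdot 6T$, and \eqref{eq:split} with $s=1$ gives $F_2\ge\frac6m\cdot\frac{15}{16}T$ and $P_2\ge\frac6m\cdot 9T$, with equality for $K_4$.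

Now pass to 3-forests, which are single edges. Each 2-forest gives two of them by deleting an edge, and the deleted edge joins two components, so $D_3\ge2F_2$. To bound $Q_3$, group the pairs of components by their union $S$. If $|S|=3$, each edge of the induced graph $G[S]$ contributes $2^2-2+1=3$, and a graph on three vertices has at least as many edges as spanning trees, so the total is at least $3T(G[S])$. If $|S|=2$, then $S$ consists of two singletons, the complement is an edge, and the contribution is $1\ge T(G[S])$. A spanning tree of $G[S]$ together with the remaining component is a 2-forest with a marked component $S$, counted with weight $\binom{|S|}2$. Hence $Q_3\ge3p+2t=\frac12(P_2-4F_2)$, and by \eqref{eq:split},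
\[
32F_3=Q_3+5D_3\ \ge\ 8F_2+\tfrac12P_2\ \ge\ \tfrac6m\cdot12\,T .
\]
This is Theorem~\ref{thm:main} for $s=3$, since $F_3(K_4)/T(K_4)=6/16=12/32$.
\end{example}

The example shows the shape of the general step. The bound for $Q_{s+1}$ comes from the inequality $Q_2\ge\binom{|S|}2T$ applied to all induced subgraphs $G[S]$, and it involves $P_s$ as well as $F_s$. So the induction must carry the pair $(F_s,P_s)$, and the case $s=2$ of the problem, which bounds $F_2$ alone, is not enough to start it.

\section{Effective resistance}\label{sec:resistance}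

Let $G=(V,E)$ be a simple connected graph with $n$ vertices and $m$ edges, and $T=T(G)$. Its Laplacian $L$ acts on vectors $u\in\mathbb R^V$ by $(Lu)_x=\sum_{y\sim x}(u_x-u_y)$; it is symmetric and $u^{\top}Lu=\sum_{xy\in E}(u_x-u_y)^2$. As $G$ is connected, the kernel of $L$ is spanned by the all-ones vector $\mathbf 1$, and the other eigenvalues $\lambda_2,\dots,\lambda_n$ are positive, with sum $\operatorname{tr}L=2m$. For a matrix $A$ and an index set $U$, let $A[U]$ be the principal submatrix on $U$. We use two textbook facts.

\emph{Matrix-tree theorem for principal minors.} For nonempty $U\subseteq V$, $\det L[V\setminus U]$ is the number of $|U|$-forests of $G$ in which each component contains exactly one vertex of $U$.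

\emph{Jacobi's identity.} If $A$ is invertible and $U^c$ is the complement of $U$ in the index set, then $\det (A^{-1})[U]=\det A[U^c]/\det A$.

Fix a vertex $r$, the \emph{root}. The matrix $L[V\setminus\{r\}]$ is positive definite, since $u^\top Lu>0$ for $u\ne0$ with $u_r=0$, and its determinant is $T$. Let $g$ be its inverse, extended by zeros in row and column $r$; then $g$ is positive semidefinite. With $\delta_x$ the indicator vector of $x$,
\begin{equation}\label{eq:Lg}
Lg=I-\delta_r\mathbf 1^{\top}:
\end{equation}
the rows $x\ne r$ agree by the definition of $g$, and on both sides every column sums to zero. The \emph{effective resistance} between $x$ and $y$ is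
\[
R_{xy}=g_{xx}+g_{yy}-2g_{xy};
\]
thus $R_{xx}=0$ and $R_{rx}=g_{xx}$. For an edge $e=xy$ we write $R_e=R_{xy}$, and we put $R_{\mathrm{tot}}=\sum_{\{x,y\}}R_{xy}$, the sum over unordered pairs.

\begin{lemma}\label{lem:R}
Let $x\ne y$.
\begin{enumerate}
\item[(a)] $R_{xy}$ does not depend on the root, and $TR_{xy}$ is the number of 2-forests in which $x$ and $y$ lie in different components. If $e=xy$ is an edge, $TR_e$ is the number of spanning trees that contain $e$.
\item[(b)] If $x,y\ne r$, the number of 3-forests in which $r,x,y$ lie in three different components is $T(g_{xx}g_{yy}-g_{xy}^2)$.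
\item[(c)] Adding edges does not increase $R_{xy}$, and $R_{xy}=2/n$ in $K_n$. Hence $R_{xy}\ge2/n$.
\item[(d)] $R_{\mathrm{tot}}=n\sum_{i\ge2}1/\lambda_i$.
\end{enumerate}
\end{lemma}

\begin{proof}
By \eqref{eq:Lg}, $u^0=g(\delta_x-\delta_y)$ solves $Lu^0=\delta_x-\delta_y$, and $R_{xy}=u^0_x-u^0_y$. The solution is unique up to adding a constant, so $R_{xy}=u_x-u_y$ for every solution $u$, whatever the root. With root $y$ we get $R_{xy}=g_{xx}=\det L[V\setminus\{x,y\}]/T$ by Jacobi's identity, and the matrix-tree theorem gives the count in (a). Adding $e$ is a bijection from the 2-forests that separate $x$ and $y$ to the spanning trees through $e$. Part (b) is Jacobi's identity for $U=\{x,y\}$.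

For (c), expand $0\le(u-u^0)^{\top}L(u-u^0)=u^{\top}Lu-2(u_x-u_y)+R_{xy}$. This gives $R_{xy}=\max_u\bigl[2(u_x-u_y)-u^{\top}Lu\bigr]$, and adding edges does not decrease $u^{\top}Lu$. In $K_n$ we have $L=nI-\mathbf 1\mathbf 1^{\top}$, and $u=(\delta_x-\delta_y)/n$ is a solution. For (d), let $v_2,\dots,v_n$ be orthonormal eigenvectors and $L^+=\sum_{i\ge2}\lambda_i^{-1}v_iv_i^{\top}$. Then $L^+(\delta_x-\delta_y)$ is a solution, so $R_{xy}=L^+_{xx}+L^+_{yy}-2L^+_{xy}$, and half the sum over all ordered pairs is $n\operatorname{tr}L^+-\mathbf 1^{\top}L^+\mathbf 1=n\operatorname{tr}L^+$.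
\end{proof}

\section{Forests with two components}\label{sec:two}

We keep the notation of Section~\ref{sec:resistance} and prove the two inequalities observed in Example~\ref{ex:four}. A 2-forest with sizes $a,b$ separates $ab$ pairs of vertices, so Lemma~\ref{lem:R}(a) gives
\begin{equation}\label{eq:D2}
D_2=TR_{\mathrm{tot}}.
\end{equation}

\begin{lemma}\label{lem:D}
$D_2\ge\frac Nm(n-1)T$, with equality if and only if $G=K_n$.
\end{lemma}

\begin{proof}
By \eqref{eq:D2}, Lemma~\ref{lem:R}(d) and the inequality between the arithmetic and harmonic means,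
\[
\frac{D_2}T=n\sum_{i\ge2}\frac1{\lambda_i}\ \ge\ \frac{n(n-1)^2}{\sum_{i\ge2}\lambda_i}=\frac{n(n-1)^2}{2m}=\frac Nm(n-1).
\]
Equality holds exactly when $\lambda_2=\dots=\lambda_n=\lambda$, that is, $L=\lambda(I-\frac1n\mathbf 1\mathbf 1^{\top})$. Such an $L$ has no zero entry off the diagonal, so $G=K_n$; and the Laplacian of $K_n$ has this form.
\end{proof}

The sum $Q_2=n^2F_2-3D_2$ is harder, because it contains $F_2$. Minors of $L$ count forests that separate prescribed vertices, and $F_2$ prescribes none. The remedy is to write the constant $1$ as vertices minus edges of the tree that misses the root; vertices and edges of that tree are counted by parts (a) and (b) of Lemma~\ref{lem:R}.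

\begin{proposition}\label{prop:F2}
For every root $r$,
\begin{equation}\label{eq:F2}
\frac{F_2}T=\frac14\sum_{e\in E}R_e^2+\frac34\sum_{xy\in E}(R_{rx}-R_{ry})^2 .
\end{equation}
\end{proposition}

\begin{proof}
For a 2-forest $F$ let $B$ be its component that does not contain $r$. It is a tree, so $1=|V(B)|-|E(B)|$; we sum this over $F$. The pairs $(F,x)$ with $x\in B$ number $T\sum_xg_{xx}$ by Lemma~\ref{lem:R}(a). For an edge $xy$ of $G$ with $x,y\ne r$, deleting $xy$ is a bijection from the 2-forests with $xy\in E(B)$ to the 3-forests that separate $r,x,y$. By Lemma~\ref{lem:R}(b),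
\[
\frac{F_2}T=\sum_xg_{xx}-\sum_{xy\in E}\bigl(g_{xx}g_{yy}-g_{xy}^2\bigr),
\]
where edges at $r$ may be included because their terms vanish. The first sum is linear in $g$ and runs over vertices; we make it quadratic and move it to the edges. The diagonal of \eqref{eq:Lg} reads
\begin{equation}\label{eq:diag}
\sum_{y\sim x}(g_{xx}-g_{xy})=1\qquad(x\ne r).
\end{equation}
Multiply by $g_{xx}$ and sum over $x$, recalling $g_{rr}=0$:
\[
\sum_xg_{xx}=\sum_{xy\in E}\bigl[g_{xx}(g_{xx}-g_{xy})+g_{yy}(g_{yy}-g_{xy})\bigr].
\]
With $\alpha=g_{xx}$, $\beta=g_{yy}$, $\gamma=g_{xy}$, the edge $xy$ thus contributes to $F_2/T$ the amount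
\[
\alpha^2+\beta^2-\alpha\beta-\gamma(\alpha+\beta)+\gamma^2=\tfrac34(\alpha-\beta)^2+\tfrac14(\alpha+\beta-2\gamma)^2,
\]
and $\alpha=R_{rx}$, $\beta=R_{ry}$, $\alpha+\beta-2\gamma=R_{xy}$.
\end{proof}

For $C_4$, Lemma~\ref{lem:R}(a) gives $R=3/4$ for adjacent and $R=1$ for opposite vertices, and \eqref{eq:F2} reads $\frac64=\frac14\cdot4\cdot\frac9{16}+\frac34\bigl(2\cdot\frac9{16}+2\cdot\frac1{16}\bigr)$.

The first sum in \eqref{eq:F2} will be bounded by the Cauchy--Schwarz inequality. The second has to absorb the term $-3D_2$ of $Q_2$. It is $f^\top Lf$ for the vector $f=(R_{rx})_{x\in V}$, so we compute $Lf$, and this brings in the vertex weights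
\[
\mu_x=1-\frac12\sum_{y\sim x}R_{xy},\qquad \nu=\mu-\frac1n\mathbf 1 .
\]
We shall see that $\mu$ has total mass $1$, so $\nu$ measures its deviation from the uniform distribution.

\begin{proposition}\label{prop:Q}
We have $\sum_{e\in E}R_e=n-1$ and
\begin{equation}\label{eq:Q2}
\frac{Q_2}T=\frac{n^2}4\sum_{e\in E}R_e^2+3n^2\,\nu^{\top}g\,\nu .
\end{equation}
Consequently
\[
Q_2\ \ge\ \frac Nm\binom n2T\ \ge\ \binom n2T,
\]
and for $G=K_n$ both inequalities are equalities.
\end{proposition}

\begin{proof}
\emph{The energy of $f$.} Here $f_x=g_{xx}$. Since $g_{xx}-g_{yy}=2(g_{xx}-g_{xy})-R_{xy}$, equation \eqref{eq:diag} gives $(Lf)_x=2-\sum_{y\sim x}R_{xy}=2\mu_x$ for $x\ne r$, while $(Lf)_r=-\sum_{y\sim r}R_{ry}=2\mu_r-2$. So $Lf=2\mu-2\delta_r$. The coordinates of $Lf$ sum to zero, hence $\sum_x\mu_x=1$, which is the same as $n-\sum_eR_e=1$. Since $f_r=0$,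
\[
\sum_{xy\in E}(R_{rx}-R_{ry})^2=f^{\top}Lf=2\sum_x R_{rx}\mu_x .
\]
Now we use that \eqref{eq:F2} holds for every root. Its other two terms do not depend on $r$, so $\sum_xR_{rx}\mu_x$ is a number $\kappa$ independent of $r$. In terms of the matrix $\mathbf R=(R_{xy})$,
\[
\mathbf R\mu=\kappa\mathbf 1,\qquad \frac{F_2}T=\frac14\sum_eR_e^2+\frac32\kappa .
\]

\emph{Comparison of $\kappa$ with $R_{\mathrm{tot}}$.} We evaluate $\nu^{\top}\mathbf R\nu$ in two ways. As $\sum_x\nu_x=0$, the terms $g_{xx}$ and $g_{yy}$ of $R_{xy}$ drop out and $\nu^{\top}\mathbf R\nu=-2\nu^{\top}g\nu$. On the other hand,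
\[
\nu^{\top}\mathbf R\nu=\mu^{\top}\mathbf R\mu-\frac2n\mathbf 1^{\top}\mathbf R\mu+\frac1{n^2}\mathbf 1^{\top}\mathbf R\mathbf 1=\kappa-2\kappa+\frac{2R_{\mathrm{tot}}}{n^2}.
\]
Therefore $n^2\kappa-2R_{\mathrm{tot}}=2n^2\nu^{\top}g\nu$. By \eqref{eq:D2},
\[
\frac{Q_2}T=n^2\frac{F_2}T-3R_{\mathrm{tot}}=\frac{n^2}4\sum_eR_e^2+\frac32\bigl(n^2\kappa-2R_{\mathrm{tot}}\bigr),
\]
which is \eqref{eq:Q2}. The coefficient $3$ in $a^2-ab+b^2=n^2-3ab$ is the one for which $\kappa$ and $R_{\mathrm{tot}}$ combine into the quadratic form $\nu^\top g\nu$.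

\emph{The bound.} We have $\nu^{\top}g\nu\ge0$ because $g$ is positive semidefinite, and $\sum_eR_e^2\ge(n-1)^2/m$ by the Cauchy--Schwarz inequality. So $Q_2/T\ge n^2(n-1)^2/(4m)=N^2/m$. Finally $m\le N$ because $G$ is simple. In $K_n$ all $R_e$ equal $2/n$, so $\mu_x=1-\frac{n-1}n=\frac1n$ and $\nu=0$, and $m=N$.
\end{proof}

The first inequality is an equality whenever all $R_e$ are equal and all $\mu_x$ are equal, as for $C_4$ in Example~\ref{ex:four}. This is why strictness in Theorem~\ref{thm:main} will be drawn from Lemma~\ref{lem:D}. The second inequality is one of the places where multigraphs fail: for $k\ge2$ parallel edges on two vertices, $Q_2=1<k=\binom22T$.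

\section{A recursion in the number of components}\label{sec:recursion}

\begin{lemma}\label{lem:step}
Let $G$ be a simple connected graph on $n$ vertices and $1\le s\le n-1$. Then
\[
D_{s+1}\ge(n-s)F_s,\qquad Q_{s+1}\ge\tfrac12(P_s-nF_s),
\]
with equality in both for $G=K_n$.
\end{lemma}

\begin{proof}
Count the pairs $(F,e)$, where $F$ is an $(s+1)$-forest and $e$ is an edge of $G$ between two components of $F$. The map $(F,e)\mapsto(F+e,e)$ is a bijection to $s$-forests with a marked edge, so there are $(n-s)F_s$ pairs. Since $G$ is simple, components of sizes $c_i,c_j$ are joined by at most $c_ic_j$ edges, and by exactly that many in $K_n$. This proves the first claim.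

For the second, an $(s+1)$-forest with two marked components is the same as a set $S\subseteq V$, the union of the marked components, together with a 2-forest of $G[S]$ and an $(s-1)$-forest of $G-S$. In the same way, an $s$-forest with one marked component is a set $S$ with a spanning tree of $G[S]$ and an $(s-1)$-forest of $G-S$. Here the empty graph has one 0-forest and no other forest, and a nonempty graph has no 0-forest. For $|S|\ge2$ we have $Q_2(G[S])\ge\binom{|S|}2T(G[S])$: this is Proposition~\ref{prop:Q} if $G[S]$ is connected, and otherwise the right side is $0$ while $a^2-ab+b^2\ge0$. Hence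
\[
Q_{s+1}=\sum_{|S|\ge2}Q_2(G[S])\,F_{s-1}(G-S)\ \ge\ \sum_{S\neq\emptyset}\binom{|S|}2T(G[S])\,F_{s-1}(G-S)=\sum_F\sum_i\binom{c_i}2,
\]
the last sum over $s$-forests, and $\sum_i\binom{c_i}2=\frac12(\sum_ic_i^2-n)$. If $G=K_n$, every $G[S]$ is complete and equality holds term by term.
\end{proof}

The weight $\binom{|S|}2$ is quadratic in $|S|$, so no quantity beyond $F_s$ and $P_s$ appears and the system closes. Inserting Lemma~\ref{lem:step} into \eqref{eq:split} gives, for $1\le s\le n-1$,
\begin{equation}\label{eq:rec}
sn^2F_{s+1}\ge\Bigl[(2s+1)(n-s)-\frac n2\Bigr]F_s+\frac12P_s,\qquad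
sP_{s+1}\ge\Bigl(\frac n2-s\Bigr)F_s+\frac12P_s,
\end{equation}
with equality for $K_n$. The bracket is positive, because $(2s+1)(n-s)\ge 2s+(n-s)>n$. The coefficient $\frac n2-s$ is nonnegative only for $s\le n/2$, and this limits the range of the recursion.

\begin{proposition}\label{prop:small}
Theorem~\ref{thm:main} holds for $2\le s\le\lfloor n/2\rfloor+1$.
\end{proposition}

\begin{proof}
For $G=K_n$ there is nothing to prove. Let $G\ne K_n$ and $\theta=\frac Nm\,T(G)/T(K_n)$. We show by induction on $s$ that
\begin{equation}\label{eq:ind}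
F_s(G)>\theta F_s(K_n),\qquad P_s(G)\ge\theta P_s(K_n)\qquad(2\le s\le\lfloor n/2\rfloor+1).
\end{equation}
The factor $N/m$ is gained in the first step. Lemma~\ref{lem:D} and Proposition~\ref{prop:Q}, applied to $G$ and to $K_n$, give
\[
D_2(G)>\tfrac Nm(n-1)T(G)=\theta D_2(K_n),\qquad Q_2(G)\ge\tfrac Nm\tbinom n2T(G)=\theta Q_2(K_n),
\]
and \eqref{eq:split} with $s=1$ turns these into \eqref{eq:ind} for $s=2$. Let $2\le s\le n/2$ and assume \eqref{eq:ind} for $s$. All coefficients in \eqref{eq:rec} are nonnegative, so each right side for $G$ is at least $\theta$ times the right side for $K_n$, which equals the left side for $K_n$. In the first inequality the coefficient of $F_s$ is positive, so the comparison is strict. This is \eqref{eq:ind} for $s+1$.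
\end{proof}

\begin{remark}\label{rem:constants}
For $K_n$ the recursion computes the constants in Theorem~\ref{thm:main}. With $c_s=F_s(K_n)/T(K_n)$ and $\pi_s=P_s(K_n)/T(K_n)$ we have $c_1=1$, $\pi_1=n^2$ and
\[
sn^2c_{s+1}=\Bigl[(2s+1)(n-s)-\frac n2\Bigr]c_s+\frac12\pi_s,\qquad s\pi_{s+1}=\Bigl(\frac n2-s\Bigr)c_s+\frac12\pi_s .
\]
The step $s=1$ gives $c_2=\frac{(n-1)(n+6)}{2n^2}$ and $\pi_2=\frac{(n-1)(n+2)}2$. The step $s=2$ gives
$2n^2c_3=\frac{n-1}{4n^2}\bigl[(9n-20)(n+6)+n^2(n+2)\bigr]$, and the bracket is $n^3+11n^2+34n-120=(n-2)(n^2+13n+60)$, so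
\[
c_3=\frac{(n-1)(n-2)(n^2+13n+60)}{8n^4}.
\]
\end{remark}

\section{Forests with few edges}\label{sec:few}

For $s>n/2$ a lower bound on $F_s$ is of no use in the second inequality of \eqref{eq:rec}. But now the forests have fewer than $n/2$ edges, so almost every edge of a dense graph joins two different components, and crude counting becomes accurate. We index by the number of edges: $I_j(G)=F_{n-j}(G)$ is the number of spanning forests with $j$ edges.

\begin{lemma}\label{lem:extend}
Let $G$ be a simple graph with $n$ vertices and $M$ edges, and let $0\le t\le n-2$. Then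
\[
\Bigl(M-\binom{t+1}2\Bigr)I_t(G)\ \le\ (t+1)I_{t+1}(G)\ \le\ (M-t)I_t(G).
\]
\end{lemma}

\begin{proof}
The middle term counts pairs $(F,e)$ of a forest $F$ with $t$ edges and an edge $e$ of $G$ between two components of $F$. At least $t$ edges of $G$ lie inside components, namely those of $F$; this gives the upper bound. If the components have $d_1,d_2,\dots$ edges, then $\sum d_i=t$ and the number of pairs of vertices in a common component is $\sum\binom{d_i+1}2=\frac12\bigl(\sum d_i^2+t\bigr)\le\frac12(t^2+t)$. Since $G$ is simple, at most $\binom{t+1}2$ edges lie inside components.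
\end{proof}

For $t=j$ the two bounds differ by $\binom{j+1}2-j=\binom j2$. Let $h=N-m$ be the number of edges missing from $G$. If $h\ge\binom j2$, the upper bound for $G$ lies below the lower bound for $K_n$, and we can step from $j+1$ edges to $j$ edges.

\begin{lemma}\label{lem:many}
Let $G$ be simple and connected, $0\le j\le n-2$ and $h\ge\binom j2$. Then
\[
\frac{I_j(G)}{I_{j+1}(G)}\ \ge\ \frac{I_j(K_n)}{I_{j+1}(K_n)}.
\]
\end{lemma}

\begin{proof}
Since $G$ is connected and $j+1\le n-1$, we have $I_{j+1}(G)>0$ and $m-j>0$. The hypothesis on $h$ says $m-j\le N-\binom{j+1}2$. By Lemma~\ref{lem:extend} for $G$ and for $K_n$,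
\[
\frac{I_j(G)}{I_{j+1}(G)}\ \ge\ \frac{j+1}{m-j}\ \ge\ \frac{j+1}{N-\binom{j+1}2}\ \ge\ \frac{I_j(K_n)}{I_{j+1}(K_n)}.\qedhere
\]
\end{proof}

If $h<\binom j2$, then $G$ is close to $K_n$, and the edge-by-edge comparison that failed in Example~\ref{ex:theta} does work. An edge lies in a uniform spanning tree with probability at least $2/n$, while it lies in a uniform $j$-edge forest with probability about $j/N$, which is below $1/(n-1)$ for $j<n/2$.

\begin{lemma}\label{lem:few}
Let $G$ be simple and connected, $n-2j\ge3$ and $1\le h<\binom j2$. Then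
\[
\frac{I_j(G)}{T(G)}\ >\ \frac Nm\cdot\frac{I_j(K_n)}{T(K_n)}.
\]
\end{lemma}

\begin{proof}
Delete the missing edges one at a time: $K_n=G_0\supset G_1\supset\dots\supset G_h=G$. Each $G_i$ contains $G$ and is connected. Consider one step, from $G'=G_i$ with $M=N-i$ edges to $G'-e=G_{i+1}$. Let $p_F$ be the fraction of the $j$-edge forests of $G'$ that contain $e$, and $p_T$ the fraction of the spanning trees that do. Then $I_j(G'-e)=(1-p_F)I_j(G')$ and $T(G'-e)=(1-p_T)T(G')$, where $p_T<1$ because $G'-e$ is connected. It suffices to prove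
\begin{equation}\label{eq:onestep}
\frac{1-p_F}{1-p_T}>\frac M{M-1},
\end{equation}
since the product of the right sides over $M=N,N-1,\dots,m+1$ is $N/m$.

By Lemma~\ref{lem:R}(a) and (c), $p_T=R_e\ge2/n$, the resistance being taken in $G'$. Put $A=M-\binom j2$. Since $M\ge N-h>N-\binom j2$ we have $A\ge N-j(j-1)$, and so, using $n-2j\ge3$,
\[
2A\ \ge\ n^2-n-2j^2+2j=jn+(n-2j)(n+j-1)\ \ge\ jn+3(n+j-1)\ \ge\ jn+2n .
\]
In particular $A>0$. The map $F\mapsto F-e$ is injective on forests through $e$, so $p_F\le I_{j-1}(G')/I_j(G')$, and this is at most $j/A$ by Lemma~\ref{lem:extend} with $t=j-1$. Hence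
\[
p_T-p_F\ \ge\ \frac2n-\frac jA=\frac{2A-jn}{nA}\ \ge\ \frac2A\ \ge\ \frac2M ,
\]
and therefore
\[
(M-1)(1-p_F)-M(1-p_T)=Mp_T-(M-1)p_F-1\ \ge\ M(p_T-p_F)-1\ \ge\ 1,
\]
which proves \eqref{eq:onestep}.
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
For $G=K_n$ the two sides are equal. Let $G\ne K_n$, so $h\ge1$, and let $\theta=\frac Nm\,T(G)/T(K_n)$. With $j=n-s$ we must show $I_j(G)>\theta I_j(K_n)$ for $0\le j\le n-2$. Proposition~\ref{prop:small} gives this for $\lceil n/2\rceil-1\le j\le n-2$, a nonempty range. We continue by downward induction. Let $0\le j\le\lceil n/2\rceil-2$, so that $n-2j\ge n+4-2\lceil n/2\rceil\ge3$, and assume $I_{j+1}(G)>\theta I_{j+1}(K_n)$. If $h\ge\binom j2$, multiply this inequality by the one in Lemma~\ref{lem:many}. If $h<\binom j2$, apply Lemma~\ref{lem:few}, which does not need the inductive assumption.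
\end{proof}

\section{The weighted inequality}\label{sec:weighted}

\begin{proof}[Proof of Theorem~\ref{thm:weighted}]
Let $\varphi(w)=F_s(w)/F_s(K_n)-T(w)/T(K_n)$, and let $\mathbf G$ be the random subgraph of $K_n$ that contains each edge $e$ independently with probability $w_e$; this is where $w\in[0,1]^{E(K_n)}$ is used. A forest $F$ is contained in $\mathbf G$ with probability $\prod_{e\in F}w_e$, so $F_s(w)$ and $T(w)$ are the expectations of $F_s(\mathbf G)$ and $T(\mathbf G)$, and $\varphi(w)=\mathbb E\,\varphi(\mathbf 1_{\mathbf G})$, where $\mathbf 1_G$ is the indicator of the edge set of $G$. If $G$ is connected, Theorem~\ref{thm:main} gives $\varphi(\mathbf 1_G)\ge0$, strictly unless $G=K_n$. If $G$ is disconnected, then $T(G)=0$ and again $\varphi(\mathbf 1_G)\ge0$. Hence $\varphi(w)\ge0$, and $\varphi(w)=0$ for $w\equiv1$.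

Let $T(w)>0$ and $w\not\equiv1$. It suffices to find a graph $G$ with $\varphi(\mathbf 1_G)>0$ that occurs with positive probability. The graph $G_w$ formed by the edges with $w_e>0$ occurs with positive probability, and it is connected because $T(w)>0$. If $G_w\ne K_n$, take $G=G_w$. If $G_w=K_n$, choose $e$ with $w_e<1$ and take $G=K_n-e$, which occurs with positive probability. For $n\ge3$ this graph is connected and not complete. For $n=2$ we have $s=2$, and $G$ has one 2-forest and no spanning tree, so $\varphi(\mathbf 1_G)=1$.
\end{proof}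

\begin{thebibliography}{1}
\bibitem{BC}
Ferenc Bencs and P\'{e}ter Csikv\'{a}ri,
\emph{An inequality for the number of independent sets of matroids with an application to the forest-tree ratio of graphs},
arXiv:2609.18611 (2026).
\end{thebibliography}
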